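# Linear orders that imitate $\omega^\alpha$: the σ-scattered case

## 1. Two properties of $\omega^\alpha$, tested on orders of finite rank

### 1.1 The two properties

All orders in these notes are linear and are considered up to isomorphism. We work in ZFC. We write $\psi\le\varphi$ if $\psi$ order-embeds into $\varphi$, $\psi<\varphi$ if $\psi\le\varphi$ but $\varphi\not\le\psi$, and $\psi\equiv\varphi$ if $\psi\le\varphi\le\psi$. The empty order $\emptyset$ embeds into everything, and $1$ is the one-point order. The order $\varphi+\psi$ is $\varphi$ followed by $\psi$; sums $\sum_{i\in L}x_i$ over a linearly ordered index set $L$ are formed in the same way, and up to $\equiv$ a sum depends only on the summands up to $\equiv$. We write $x\cdot D$ for the sum of $D$ copies of $x$, so that $(x\cdot D)\cdot E\cong x\cdot(D\cdot E)$ and, on ordinals, this is the usual multiplication. $D^*$ is the reverse of $D$. A *proper initial segment* of $\varphi$ is an $A$ with $\varphi=A+B$, $B\neq\emptyset$. Proper final segments are defined dually.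

Consider two properties of a nonempty order $\varphi$.

(i) If $\varphi=A+B$ with $B\ne\emptyset$, then $\varphi\le B$ and $\varphi\not\le A$. (We say: $\varphi$ is *strictly indecomposable to the right*, or *strictly right*.)

(ii) Whenever $\psi<\varphi$, $\psi$ embeds into a proper initial segment of $\varphi$.

The ordinals $\omega^\alpha$ have both. A nonempty final segment of $\omega^\alpha$ has type $\omega^\alpha$, a proper initial segment is a smaller ordinal, and any $\psi<\omega^\alpha$ is isomorphic to a smaller ordinal, that is, to a proper initial segment. Conversely, an *ordinal* with (i) is some $\omega^\alpha$: if $\varphi=\beta+\gamma$ with $\gamma\ne0$, then $\varphi\le\gamma\le\varphi$, so $\gamma=\varphi$. Thus $\varphi$ is additively indecomposable, and these ordinals are the powers of $\omega$.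

**Definition 1.** A *Hagendorf order* is a nonempty order which satisfies (i) and (ii) and is not of the form $\omega^\alpha$. By the preceding remark it is not an ordinal at all.

Two tests by hand. The order $\omega^*\cdot\omega$ satisfies (i). A nonempty final segment contains all blocks from some point on. A proper initial segment lies in some $\omega^*\cdot n$, which does not even contain $\omega$, since a tail of a copy of $\omega$ would lie in one block $\omega^*$. But (ii) fails, and the witness is $\omega$: we have $\omega<\omega^*\cdot\omega$, and $\omega$ embeds into no $\omega^*\cdot n$. Similarly $(\omega+\omega^*)\cdot\omega$ fails (ii), with witness $\omega^2=\omega\cdot\omega$: it embeds, it is strictly smaller since it contains no $\omega^*$, and if it embedded into some $(\omega+\omega^*)\cdot n$, then a tail of it, which is again a copy of $\omega^2$, would embed into $\omega$ or $\omega^*$. The order $\mathbb Q$ fails (i), since it embeds into its proper initial segments.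

In both failures we replaced every block by something smaller. This will prove the theorem for all orders of finite rank, which are defined in 1.3. First we need vocabulary.

### 1.2 Indecomposable orders

**Definition 2.** Let $b\ne\emptyset$. It is *indecomposable* if $b=A+B$ implies $b\le A$ or $b\le B$. It is *right-indecomposable* if it embeds into each of its nonempty final segments. It is *strictly left* if $b^*$ satisfies (i). It is *idempotent* if $b\cdot 2\le b$.

For example, $\omega^\alpha$ is strictly right, $\omega^*$ is strictly left, $\mathbb Q$ is idempotent, and $\omega+\omega^*$ is not indecomposable, as it embeds neither into $\omega$ nor into $\omega^*$. We use the following facts freely.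

* If $b$ is indecomposable and $b\le y_1+\dots+y_n$, then $b\le y_j$ for some $j$ (induction on $n$). Hence indecomposability is invariant under $\equiv$.
* A right-indecomposable order is indecomposable. If $s\neq\emptyset$ and $\kappa$ is an infinite cardinal, $s\cdot\kappa$ is right-indecomposable, since a nonempty final segment of it contains $s\cdot(\kappa\setminus i)\cong s\cdot\kappa$ for some $i<\kappa$.
* A strictly right order with more than one point has no last element (otherwise it would embed into $1$). A finite indecomposable order is $1$.
* An idempotent order is infinite, and it is indecomposable: if $b+b$ embeds into $A+B$, then the first copy lies in $A$ or the second lies in $B$.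

**Lemma 1.** An indecomposable $b$ with more than one point is idempotent, strictly right or strictly left.

*Proof.* Suppose $b\cdot2\not\le b$. For each cut $b=A+B$ with $A,B\ne\emptyset$, at least one of $b\le A$, $b\le B$ holds by indecomposability, and not both, since both would give $b\cdot2\le b$. Let $X$ be the class of cuts with $b\le A$ and $Y$ the class of those with $b\le B$. If $X=\emptyset$, then $b$ is strictly right; if $Y=\emptyset$, it is strictly left. Suppose both are nonempty. $X$ is closed under enlarging $A$ and $Y$ under shrinking $A$ (to nonempty parts). Let $A_0=\bigcup\{A:(A,B)\in Y\}$ and $B_0=b\setminus A_0$. Then $A_0\ne\emptyset$, and if $(A',B')\in X$, then $A_0\subseteq A'$, so $B_0\neq\emptyset$.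

Suppose $(A_0,B_0)\in X$. Let $f:b\to A_0$ be an embedding, $w\in B_0$ and $G=\{v\in A_0:v<f(w)\}$. Since $A_0$ lies below $w$, $f(A_0)\subseteq G$, so $b\le A_0\le G$. But $f(w)$ lies in the left part $A$ of some cut in $Y$. So $G\subseteq A$ and $b\not\le G$, a contradiction.

Suppose $(A_0,B_0)\in Y$. Let $f:b\to B_0$, $w\in A_0$ and $F=\{v\in B_0:v>f(w)\}$. Then $f(B_0)\subseteq F$, so $b\le B_0\le F$ and $F\ne\emptyset$. So the cut $(b\setminus F,F)$ is in $Y$, although $b\setminus F\supseteq A_0\cup\{f(w)\}\supsetneq A_0$, contradicting the choice of $A_0$. ∎

**Lemma 2.** If $b$ is idempotent, then $b\cdot\mathbb Q\le b$. In particular $b\cdot\omega\le b$, $b\cdot\omega^*\le b$ and $\mathbb Q\le b$.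

*Proof.* We have $b\cdot3\le b\cdot4\le b\cdot2\le b$. Inside a copy of $b$ take three consecutive copies of $b$, keep the middle one, and repeat the construction inside the left one and inside the right one. The kept copies are indexed by the nodes of the infinite binary tree in its left–right order. This order is countable, dense and without endpoints, so it is $\mathbb Q$. ∎

The next lemma passes property (ii) down to a smaller order.

**Lemma 3.** Let $b$ be strictly right with more than one point. Suppose that every nonempty $\psi<b$ is $\equiv$ a finite sum of indecomposables, and that $x\cdot2\le b$ for every indecomposable $x<b$. Then $b$ satisfies (ii).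

*Proof.* The types that embed into proper initial segments of $b$ are closed under finite sums. Indeed, let $y\le A$, $y'\le A'$ with proper initial segments $A,A'$. Write $b=A+B$, let $g:b\to B$ be an embedding and $w\in b\setminus A'$. Then $g$ maps $A'$ into $\{v\in B:v<g(w)\}$, so $y+y'$ embeds into the proper initial segment $A+\{v\in B:v<g(w)\}$.

Now let $\emptyset\ne\psi<b$, $\psi\equiv y_1+\dots+y_n$ with $y_j$ indecomposable. As $y_j\le\psi<b$, we have $y_j<b$ and so $y_j\cdot2\le b$. The first of the two copies lies below a point of the second, so $y_j$ embeds into a proper initial segment of $b$. Hence so does $\psi$. The case $\psi=\emptyset$ is trivial. ∎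

### 1.3 Orders of finite rank

Recall that an order is *scattered* if $\mathbb Q$ does not embed into it. A sum of scattered orders over a scattered index order is scattered: if $\mathbb Q$ embeds into the sum, then either two rationals go to the same summand, which then contains a copy of $\mathbb Q$, or $\mathbb Q$ embeds into the index order. By Lemma 2 a scattered order is never idempotent.

**Definition 3.** Let $\mathcal F_0$ be the class of finite orders, and let $\mathcal F_{n+1}$ consist of all finite sums of orders $\sum_{i<\omega}x_i$ and $\sum_{i\in\omega^*}x_i$ with all $x_i\in\mathcal F_n$ (empty $x_i$ allowed). An order has *finite rank* if it is in some $\mathcal F_n$.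

For example $(\omega+\omega^*)\cdot\omega\in\mathcal F_2$. By induction, each $\mathcal F_n$ consists of scattered orders, contains $\mathcal F_{n-1}$ if $n\ge1$, and is closed under suborders, reversal and finite sums.

**Proposition 4.** Every order of finite rank that satisfies (i) and (ii) is an ordinal $\omega^\alpha$.

*Proof.* **Step 1: a finite list of building blocks.** We want only finitely many indecomposable types per rank. Let $B_0=\{1\}$. Given a finite set $B_n$ of indecomposable members of $\mathcal F_n$, fix for each nonempty $R\subseteq B_n$ a sum $r_R$ of the members of $R$ in some order, and put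
$$B_{n+1}=B_n\cup\{r_R\cdot\omega,\ r_R\cdot\omega^*:\emptyset\ne R\subseteq B_n\}.$$
This is a finite set of indecomposable members of $\mathcal F_{n+1}$. *Every nonempty $x\in\mathcal F_n$ is $\equiv$ a finite sum of members of $B_n$.* For $n=0$ this is clear. For $n+1$ it suffices, up to reversal, to treat $x=\sum_{i<\omega}x_i$ with $x_i\in\mathcal F_n$. By the induction hypothesis $x\equiv\sum_{i<N}c_i$ with $N\le\omega$ and $c_i\in B_n$. If $N<\omega$, we are done. Otherwise let $R$ be the set of those types which occur infinitely often among the $c_i$. From some $N_0$ on, all $c_i$ are in $R$. The tail $t=\sum_{i\ge N_0}c_i$ satisfies $t\le r_R\cdot\omega$ (put each $c_i$ into its own copy of $r_R$) and $r_R\cdot\omega\le t$ (place the summands of $r_R\cdot\omega$ one after the other; each recurs in $t$). So $x\equiv c_0+\dots+c_{N_0-1}+r_R\cdot\omega$.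

Consequently an indecomposable member of $\mathcal F_n$ is $\equiv$ a member of $B_n$: it embeds into one of the summands of such a sum.

**Step 2: a least counterexample and its shape.** Suppose some $\varphi$ of finite rank is Hagendorf. Let $n$ be least such that $\mathcal F_n$ contains a $\varphi$ for which $\varphi$ or $\varphi^*$ is Hagendorf. As $\mathcal F_n$ is closed under reversal, we may assume that $\varphi\in\mathcal F_n$ is Hagendorf. By (i) $\varphi$ is indecomposable, so it is $\equiv$ a member of $B_n$. This member is not in $B_0$, as an order $\equiv1$ is $1=\omega^0$. So $n\ge1$. It is not in $B_{n-1}$, since $\varphi$ would then be a suborder of a member of $\mathcal F_{n-1}$. It is not of the form $r_R\cdot\omega^*$. For $r_R\cdot\omega^*\cong r_R\cdot\omega^*+r_R$ embeds into a proper initial segment of itself, and an embedding into $\varphi$ maps that segment into a proper initial segment of $\varphi$; so $\varphi$ would embed into a proper initial segment of $\varphi$. Hence $\varphi\equiv r_R\cdot\omega$ for some $R\subseteq B_{n-1}$. Choose a subset $\{b_1,\dots,b_k\}$ of $R$ of least size such that each member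 of $R$ is $\le$ some $b_j$. Then the $b_j$ are pairwise incomparable, and placing summands one after the other we get
$$\varphi\equiv(b_1+\dots+b_k)\cdot\omega.$$
If $y$ embeds into a proper initial segment of $\varphi$, then $y\le(b_1+\dots+b_k)\cdot m$ for some $m<\omega$: embed $\varphi$ into the right side and look at the block which receives a point outside the segment.

**Step 3: only one block.** We show $k=1$. Suppose $k\ge2$. Then $b_1\cdot\omega\le\varphi$. If $\varphi\le b_1\cdot\omega$, then $b_2+1\le b_1\cdot\omega$, so $b_2\le b_1\cdot m$ for some $m$ and $b_2\le b_1$, a contradiction. So $b_1\cdot\omega<\varphi$, and by (ii) $b_1\cdot\omega\le(b_1+\dots+b_k)\cdot m$ for some $m$. As $b_1\cdot\omega$ is indecomposable, $b_1\cdot\omega\le b_j$ for some $j$. Then $b_1\le b_j$, so $j=1$ and $b_1\cdot2\le b_1\cdot\omega\le b_1$. This is impossible, as $b_1$ is scattered. So $\varphi\equiv b\cdot\omega$ with $b=b_1\in\mathcal F_{n-1}$.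

**Step 4: $b$ absorbs.** We show $x\cdot\omega\le b$ for each indecomposable $x<b$. We have $x\cdot\omega\le\varphi$. If $\varphi\le x\cdot\omega$, then $b+1\le x\cdot\omega$, so $b\le x\cdot m$ for some $m$ and $b\le x$, a contradiction. So $x\cdot\omega<\varphi$, and by (ii) $x\cdot\omega\le b\cdot m$ for some $m$, whence $x\cdot\omega\le b$.

**Step 5: descent.** We contradict the choice of $n$. If $b=1$, then $\varphi\equiv\omega$ is an ordinal, a contradiction. So $b$ has more than one point; it is scattered, so not idempotent, and by Lemma 1 it is strictly right or strictly left. Suborders of $b$ are in $\mathcal F_{n-1}$, so Lemma 3 applies to $b$ or to $b^*$: this order satisfies (i) and (ii). It is not Hagendorf by the choice of $n$, so it is an ordinal. If $b$ is an ordinal, then $\varphi\le b\cdot\omega$ is an ordinal, a contradiction. If $b^*$ is an ordinal, it is infinite, and Step 4 with $x=1<b$ gives $\omega\le b$, a contradiction. ∎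

## 2. From finite rank to σ-scattered orders

**Definition 4.** An order is *σ-scattered* if it is a countable union of scattered suborders.

Every countable order is σ-scattered (use singletons), for instance $\mathbb Q$. So is $\omega_1\cdot\mathbb Q$, a countable union of copies of $\omega_1$. After Lemma 6 we shall see that $\mathbb R$ is not. Suborders and reverses of σ-scattered orders are σ-scattered. So are quotients by convex equivalence relations, because a set of representatives is a suborder isomorphic to the quotient.

F. Galvin showed that every Hagendorf order is uncountable, and J. Larson that no Hagendorf order is scattered. Larson asked whether σ-scattered Hagendorf orders exist; we take the question from Jonathan Schilhan and Thilo Weinert, "Hagendorf Orders", arXiv:2609.39487 (2026). We shall prove that the answer is no.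

**Theorem A.** Every σ-scattered order satisfying (i) and (ii) is an ordinal $\omega^\alpha$. Hence no σ-scattered Hagendorf order exists.

We also prove an addition, which the question does not need.

**Theorem B.** Let $\varphi\ne\emptyset$ be σ-scattered. Then $\varphi$ is an ordinal if and only if $\varphi$ embeds into no proper initial segment of itself and every $\psi<\varphi$ embeds into a proper initial segment of $\varphi$.

What changes when we leave finite rank? The sensible first attempt is to run the proof of Proposition 4 again, and it breaks in three places.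

*The finite list.* In Step 1 there were finitely many blocks. A substitute is the one substantial theorem that we cite.

**Laver's theorem** (R. Laver, *On Fraïssé's order type conjecture*, Ann. of Math. 93 (1971)). The class of σ-scattered orders is better-quasi-ordered, hence well-quasi-ordered (wqo), under $\le$: in every sequence $x_0,x_1,\dots$ of σ-scattered orders there are $i<j$ with $x_i\le x_j$. In particular there is no infinite strictly descending sequence, so every nonempty class of σ-scattered orders has a $\le$-minimal member.

This gives minimal counterexamples, but it does not give a shape $\varphi\equiv(b_1+\dots+b_k)\cdot\omega$. Already for the ordinal $\omega^\omega=\sum_{n<\omega}\omega^n$ the indecomposables that embed into proper initial segments are the $\omega^n$, and $(\omega^{n_1}+\dots+\omega^{n_k})\cdot\omega=\omega^{\max n_j+1}\neq\omega^\omega$. When the indecomposables below $\varphi$ have no greatest element, there is no single $b$ to descend to.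

*Idempotents.* Step 3 ended with "$b_1\cdot\omega\le b_1$ is impossible". For σ-scattered orders it is possible: $\mathbb Q\cdot\omega\cong\mathbb Q$.

*Long sums.* The cofinality of $\varphi$ may be any regular cardinal, and blocks may have to be multiplied by long ordinals and long reversed ordinals.

The plan is as follows. In a minimal counterexample $\varphi$ we show first that $\varphi$ is *not* of a simple shape such as $b\cdot\delta$; the descent argument does survive for that. Then two regular cardinals $\alpha_0,\beta_0$ measure how far blocks below $\varphi$ can be multiplied to the right and to the left. We cover $\varphi$ by $p\cdot D$, where $D$ is shorter than $\alpha_0$ and $\beta_0^*$, and find an idempotent $z$ strictly below $\varphi$ which *absorbs* $D$, that is, $z\cdot D\le z$. Then $\varphi\le p\cdot D\le z\cdot D\le z<\varphi$. So we first study which $D$ are absorbed by which $b$.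

## 3. Index maps, cofinal decompositions and finite sums of indecomposables

Cardinals are initial ordinals.

**(EC)** *If $\mu$ is an infinite regular cardinal and $g:\mu\to L$ is nondecreasing and not eventually constant, then $\mu\le L$.* Choose recursively indices $i_\nu$ $(\nu<\mu)$ with $g(i_\nu)>g(i_{\nu'})$ for all $\nu'<\nu$. This is possible since $s=\sup_{\nu'<\nu}i_{\nu'}<\mu$ and $g$ takes a value above $g(s)$. So $g$ is eventually constant whenever $\mu\not\le L$, for example if $L$ is an ordinal $<\mu$ or a reversed ordinal. The dual statement holds for $\mu^*$.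

**(BP)** Let $f:\sum_{i\in X}x_i\to\sum_{j\in Y}y_j$ be an embedding with all $x_i\ne\emptyset$. Choose a point in each $x_i$ and let $e_i\in Y$ be the index of the summand which contains its image. We call $i\mapsto e_i$ an *index map*.

* (BP1) The index map is nondecreasing, and if $e_i=e_k=j$, then all $x_t$ with $i<t<k$ are mapped into $y_j$.
* (BP2) If $X=\xi$ is a limit ordinal, then $\xi\le Y$ or $x_{i+1}+x_{i+2}\le y_j$ for some $i,j$. Indeed, if $e_i<e_{i+3}$ for all $i$, then $\lambda+n\mapsto e_{\lambda+3n}$ ($\lambda$ limit or $0$, $n<\omega$) is strictly increasing on $\xi$. Otherwise $e_i=e_{i+3}$ for some $i$, and (BP1) applies.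
* (BP3) If $X=\mu$ is an infinite regular cardinal with $\mu\not\le Y$, then the index map is eventually constant by (EC), so by (BP1) some tail $\sum_{i_0\le i<\mu}x_i$ is mapped into a single $y_j$.

The reversed statements hold for $X=\xi^*$ and $X=\mu^*$.

**(CF)** *Let $c$ be an order without last element, $\nu=\mathrm{cf}(c)$, and $(v_i)_{i<\nu}$ strictly increasing and cofinal in $c$. Then $c=\sum_{i<\nu}c_i$ with $c_i=\{v\in c:v\le v_i,\ v>v_j\text{ for all }j<i\}\ne\emptyset$.* A point $v$ lies in $c_i$ for the least $i$ with $v\le v_i$, and $v_i\in c_i$.

**(IT)** *Let $b$ be infinite and indecomposable and let $L$ be an order. For $u\le v$ in $L$ put $u\sim v$ iff $b\not\le[u,v]$. This is a convex equivalence relation. If $\theta$ is a limit ordinal and $\theta\le L/{\sim}$, then $b\cdot\theta\le L$; if $\theta^*\le L/{\sim}$, then $b\cdot\theta^*\le L$.* Reflexivity holds as $b$ is infinite; transitivity holds as $[u,w]=[u,v]+(v,w]$ for $u\le v\le w$ and $b$ is indecomposable; convexity is clear. If $u_i$ $(i<\theta)$ are increasing representatives of different classes, the intervals $[u_{\lambda+2n},u_{\lambda+2n+1}]$ ($\lambda$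 limit or $0$) contain copies of $b$, follow one another, and are indexed by a set of type $\theta$. The case $\theta^*$ is dual.

**Lemma 5.** Every nonempty σ-scattered order is a finite sum of indecomposables.

*Proof.* Let $x$ be a $\le$-minimal counterexample. It is not indecomposable, so $x=A+B$ with $x\not\le A$ and $x\not\le B$. Then $A,B\ne\emptyset$ and $A,B<x$, so $A$ and $B$ are finite sums of indecomposables, and hence so is $x$. ∎

## 4. Orders shorter than $\alpha$ and $\beta^*$, and how they are absorbed

**Definition 5.** For infinite regular cardinals $\alpha,\beta$ let $H(\alpha,\beta)$ be the least class, closed under isomorphism, that contains $\emptyset,1$ and is closed under sums $\sum_{i<\xi}E_i$ with $\xi<\alpha$ and $\sum_{i\in\zeta^*}E_i$ with $\zeta<\beta$.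

For example, $H(\omega,\omega)$ is the class of finite orders. By the next lemma $H(\omega_1,\omega_1)$ is the class of countable scattered orders, and $H(\omega_1,\omega)$ is the class of countable ordinals.

**Lemma 6.** Put $H=H(\alpha,\beta)$ and $\Delta=\max(\alpha,\beta)$.

(a) $E\in H$ iff $E$ is scattered, $\alpha\not\le E$ and $\beta^*\not\le E$.

(b) If $\Delta>\omega$, then members of $H$ have size $<\Delta$, and every σ-scattered $D$ with $\alpha\not\le D$, $\beta^*\not\le D$ has $|D|<\Delta$.

(c) If $\alpha\ge\beta$ and $\alpha>\omega$, then for each $E\in H$ some ordinal $\theta<\alpha$ has $\theta\not\le E$. Dually, if $\beta\ge\alpha$ and $\beta>\omega$, some $\theta<\beta$ has $\theta^*\not\le E$.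

*Proof.* (a) *Left to right*, by induction on the construction. Sums of scattered orders over ordinals or reversed ordinals are scattered by 1.3. Suppose $\alpha\le\sum_{i\in L}E_i$, where $L$ is an ordinal $<\alpha$ or a reversed ordinal. By (BP3) a final segment of $\alpha$, that is, a copy of $\alpha$, is mapped into one $E_i$, contrary to the induction hypothesis. Dually for $\beta^*$.

*Right to left.* First, $H$ is closed under suborders, by induction on the construction: a suborder of $\sum E_i$ is a sum of suborders of the $E_i$ over the same index order. Also $H$ is closed under finite sums. Let $D\neq\emptyset$ be scattered with $\alpha\not\le D$ and $\beta^*\not\le D$. For $u\le v$ put $u\sim v$ iff $[u,v]\in H$. This is a convex equivalence relation.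

We show that each class $c$ is in $H$. Let $u_0\in c$ and $c'=\{v\in c:v>u_0\}$. If $c'$ is empty or has a last element $v$, then it is a suborder of $[u_0,u_0]$ or of $[u_0,v]$, which are in $H$. Otherwise (CF) writes $c'$ as a sum over $\nu=\mathrm{cf}(c')$ of suborders of intervals $[u_0,v_i]\in H$; and $\nu\le D$ implies $\nu<\alpha$. So $c'\in H$. Dually $\{v\in c:v<u_0\}\in H$, so $c\in H$.

If $c<c'$ were two adjacent classes, then $c+c'\in H$, so all its points would be equivalent, a contradiction. So if there were at least two classes, the quotient would be dense and contain $\mathbb Q$, and so would $D$. Hence there is one class, and $D\in H$.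

(b) The first statement is an induction, since $\Delta$ is regular. For the second, $D$ is a countable union of scattered suborders. These belong to $H$ by (a), so they have size $<\Delta$, and $\Delta$ is regular and uncountable.

(c) Again by induction; $\emptyset$ and $1$ are clear. Given $\theta_i<\alpha$ with $\theta_i\not\le E_i$, put $\theta=\sup_i\theta_i$, which is $<\alpha$ as there are fewer than $\alpha$ summands. If $E=\sum_{i<\xi}E_i$, an ordinal embedding into $E$ is a sum over $\xi$ of ordinals $<\theta_i\le\theta$, so it is $\le\theta\cdot\xi<\alpha$. If $E=\sum_{i\in\zeta^*}E_i$, the image of an ordinal meets only finitely many $E_i$, because the set of indices met is a well-ordered subset of $\zeta^*$. So the ordinal is $\le\theta\cdot\omega<\alpha$. In both cases the next ordinal does not embed. The second statement is dual. ∎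

As a consequence, $\mathbb R$ is not σ-scattered. It contains neither $\omega_1$ nor $\omega_1^*$, since each jump of such a sequence would contain its own rational; so by (b) with $\alpha=\beta=\omega_1$ it would be countable.

The next lemma is the engine of the whole proof. Its hypothesis says that $b$ absorbs short ordinals and short reversed ordinals; the conclusion is that $b$ absorbs everything which is short in both directions, scattered or only σ-scattered.

**Lemma 7.** Let $\alpha,\beta$ be infinite regular cardinals and let $b\neq\emptyset$ satisfy $b\cdot\xi\le b$ for all $\xi<\alpha$ and $b\cdot\zeta^*\le b$ for all $\zeta<\beta$. If $D$ is σ-scattered, $\alpha\not\le D$ and $\beta^*\not\le D$, then $b\cdot D\le b$.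

*Proof.* **The scattered case.** By Lemma 6(a) we use induction on the construction of $D\in H(\alpha,\beta)$: $b\cdot\sum_{i<\xi}E_i=\sum_{i<\xi}b\cdot E_i\le b\cdot\xi\le b$, and similarly for sums over $\zeta^*$.

**Cutting $D$ into cells.** We reduce to the scattered case level by level. Let $D\ne\emptyset$. A union of two scattered suborders is scattered. Indeed, suppose $\mathbb Q=A\cup B$. If $A$ meets every interval, then $A$ is densely ordered and contains $\mathbb Q$; otherwise $B$ contains an interval. So we can write $D=\bigcup_nS_n$ with $S_0\subseteq S_1\subseteq\cdots$ scattered; put $S_{-1}=\emptyset$. A *level-$n$ cell* is a class of $D\setminus S_{n-1}$ under the relation "no element of $S_{n-1}$ lies between". Cells are convex in $D$, the only level-$0$ cell is $D$, and each level-$(n+1)$ cell is contained in a level-$n$ cell. For a level-$n$ cell $X$, let $X^+$ be the ordered set of its *parts*: the points of $S_n\cap X$ and the level-$(n+1)$ cells contained in $X$. The parts partition $X$.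

For example, let $D=\mathbb Q=\{q_0,q_1,\dots\}$ and $S_n=\{q_0,\dots,q_n\}$. Then the level-$n$ cells are the open intervals cut out by $q_0,\dots,q_{n-1}$, and $X^+$ is either $\{X\}$ or consists of a cell, the point $q_n$ and a cell.

**Each $X^+$ is absorbed.** If $c<c'$ in $X^+$, there is an $s\in S_n\cap X$ which is $c$ or $c'$ or lies between them: if both are cells, this is the definition of different cells. Take a copy of $\alpha$, $\beta^*$ or $\mathbb Q$ in $X^+$, group it into consecutive disjoint pairs (for $\mathbb Q$ use $2\cdot\mathbb Q\le\mathbb Q$), and choose one such $s$ for each pair. This yields a copy of $\alpha$, $\beta^*$ or $\mathbb Q$ in $S_n$, which is impossible. So $X^+$ is scattered with $\alpha,\beta^*\not\le X^+$, and $b\cdot X^+\le b$ by the scattered case.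

**Nesting the copies.** Put $b_D=b$. Recursively, given a copy $b_X\subseteq b$ of $b$ for a cell $X$, choose copies $b_c\subseteq b_X$ of $b$ for $c\in X^+$ such that $b_c$ lies below $b_{c'}$ whenever $c<c'$. Each $d\in D$ becomes a point part at exactly one stage, for the least $n$ with $d\in S_n$, and receives a copy $b_d$. Let $d<d'$, and let $n$ be largest such that $d,d'$ lie in a common level-$n$ cell $X$; this exists, since level $0$ is common and a point of $S_n$ lies in no level-$(n+1)$ cell. Then $d,d'$ lie in different parts of $X$, so $b_d$ lies below $b_{d'}$. Thus $b\cdot D\le b$. ∎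

## 5. Idempotent orders and their two cardinals

For an idempotent $b$ the question is how long the ordinals and reversed ordinals absorbed by $b$ are.

**Lemma 8.** Let $b$ be idempotent and σ-scattered.

(a) If $E$ is scattered and $b\le\sum_{e\in E}y_e$, then $b\le y_e$ for some $e$.

(b) Let $\alpha_b$ be the least ordinal with $b\cdot\alpha_b\not\le b$ and $\beta_b$ the least with $b\cdot\beta_b^*\not\le b$. Both exist and are regular uncountable cardinals.

(c) $b=\sum_{d\in D}x_d$ with $x_d<b$, $D$ σ-scattered, $\alpha_b\not\le D$, $\beta_b^*\not\le D$ and $|D|<\max(\alpha_b,\beta_b)$.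

(d) $C=\{x:x<b\}$ is closed under sums over ordinals $\xi<\alpha_b$ and over $\zeta^*$ with $\zeta<\beta_b$.

(e) There is an indecomposable $x<b$ with $x\cdot\alpha_b\not\le b$ and $x\cdot\beta_b^*\not\le b$.

An example to keep in mind is $b=\omega_1\cdot\mathbb Q$. It is idempotent, since $\mathbb Q\cdot 2\cong\mathbb Q$. For countable $\xi$ we have $b\cdot\xi=\omega_1\cdot(\mathbb Q\cdot\xi)\le b$, because the countable order $\mathbb Q\cdot\xi$ embeds into $\mathbb Q$; similarly for $\xi^*$. By (BP3), if $b\cdot\omega_1\le\omega_1\cdot\mathbb Q$ or $b\cdot\omega_1^*\le\omega_1\cdot\mathbb Q$, then $b\le\omega_1$, which is false. So $\alpha_b=\beta_b=\omega_1$. Two points are separated by the relation of (IT) iff they are in different copies of $\omega_1$, so in (c) we get $D=\mathbb Q$ and $x_d=\omega_1$. In (e) we may take $x=\omega_1$: by (BP3) $\omega_1\cdot\omega_1\le b$ or $\omega_1\cdot\omega_1^*\le b$ would put two consecutive copies of $\omega_1$ into $\omega_1$.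

*Proof.* (a) By Lemma 2, $b\cdot\mathbb Q\le\sum_{e\in E}y_e$. The index map $\mathbb Q\to E$ is not injective, as $E$ is scattered. So $e_r=e_s$ for some $r<s$, and by (BP1) the copy of $b$ indexed by any $t$ strictly between $r$ and $s$ is mapped into $y_{e_r}$.

(b) They exist, since $b\cdot\theta\le b$ implies $\theta\le b$. By Lemma 2, $\alpha_b>\omega$. $\alpha_b$ is not a successor, since $b\cdot\xi\le b$ gives $b\cdot\xi+b\le b\cdot2\le b$. If $\mu=\mathrm{cf}(\alpha_b)<\alpha_b$, write $\alpha_b=\sum_{i<\mu}\rho_i$ with $\rho_i<\alpha_b$; then $b\cdot\alpha_b=\sum_{i<\mu}b\cdot\rho_i\le b\cdot\mu\le b$, a contradiction. So $\alpha_b$ is a regular cardinal. Dually for $\beta_b$.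

(c) Use the relation $\sim$ of (IT) on $L=b$, and let $D=b/{\sim}$. Let $c$ be a class. If $b\le c$, then $b\cdot3\le c$, and the middle copy lies in an interval $[u,v]$ with $u,v\in c$, a contradiction. So $c<b$. If $\alpha_b\le D$ or $\beta_b^*\le D$, then by (IT) $b\cdot\alpha_b\le b$ or $b\cdot\beta_b^*\le b$, a contradiction. The size follows from Lemma 6(b).

(d) Such a sum is $\le b\cdot\xi\le b$ (respectively $\le b\cdot\zeta^*\le b$), and $b$ does not embed into it by (a).

(e) Suppose that every indecomposable $x<b$ has $x\cdot\alpha_b\le b$ or $x\cdot\beta_b^*\le b$. We construct a greatest element of $C$, and it will absorb $D$. With $b=\sum_Dx_d$ as in (c), (BP3) gives $x\le x_d$ for some $d$. Let $m$ be the sum of all $x_d$ along the ordinal $|D|$ if $\alpha_b\ge\beta_b$, and along $|D|^*$ otherwise. As $|D|<\max(\alpha_b,\beta_b)$, (d) gives $m\in C$; and all $x_d\le m$. Let $m'=m\cdot\omega\in C$. Every nonempty $x\in C$ is a finite sum of indecomposables (Lemma 5), each $\le x$ and hence $<b$, hence $\le m$. So $x\le m'$. Thus $m'$ is greatest in $C$, and $m'\ne\emptyset$ as $1\in C$. By (d), $m'\cdot\xi\in C$ for $\xi<\alpha_b$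 and $m'\cdot\zeta^*\in C$ for $\zeta<\beta_b$, so these are $\le m'$. By Lemma 7, $b\le m'\cdot D\le m'<b$, a contradiction. ∎

**Lemma 9.** There are no $\le$-incomparable idempotent σ-scattered $b_1,b_2$ with $\{x:x<b_1\}=\{x:x<b_2\}$.

*Proof.* Let $\alpha_i=\alpha_{b_i}$ and $\beta_i=\beta_{b_i}$. Suppose $\alpha_1\le\alpha_2$ and $\beta_1\le\beta_2$. Take $b_1=\sum_Dx_d$ from Lemma 8(c). Then $x_d<b_2$, $\alpha_2\not\le D$ and $\beta_2^*\not\le D$, so $b_1\le b_2\cdot D\le b_2$ by Lemma 7, a contradiction. Likewise with indices exchanged. So $\alpha_1\ne\alpha_2$, and up to exchange $\alpha_1<\alpha_2$. By Lemma 8(e) take $x<b_1$ with $x\cdot\alpha_1\not\le b_1$. Then $x<b_2$, so $x\cdot\alpha_1\le b_2\cdot\alpha_1\le b_2$, and $b_2\not\le x\cdot\alpha_1$ by Lemma 8(a). So $x\cdot\alpha_1<b_2$, hence $x\cdot\alpha_1<b_1$, a contradiction. ∎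

## 6. A minimal counterexample and the indecomposables below it

We now begin the proof of Theorem A. Suppose that the class of σ-scattered $\varphi$ such that $\varphi$ or $\varphi^*$ is Hagendorf is nonempty, and let $\varphi$ be $\le$-minimal in it. The class is closed under reversal, so $\varphi^*$ is minimal too, and we may assume that $\varphi$ is Hagendorf. This $\varphi$ is fixed until the end of Section 9.

The first lemma is the descent step of Proposition 4, Step 5.

**Lemma 10.** Let $b<\varphi$ be indecomposable and not idempotent, with $x\cdot2\le b$ for all indecomposable $x<b$. Then $b$ or $b^*$ is an ordinal.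

*Proof.* We may assume $|b|>1$. By Lemma 1, $b$ is strictly right or strictly left. If $b$ is strictly right, Lemma 3 (with Lemma 5) shows that $b$ satisfies (i) and (ii). By minimality of $\varphi$ it is not Hagendorf, so it is an ordinal. If $b$ is strictly left, the hypotheses of Lemma 3 hold for $b^*$: if $x<b^*$ is indecomposable, then $x^*<b$ is indecomposable, $x^*\cdot2\le b$ and so $x\cdot2\le b^*$. So $b^*$ satisfies (i) and (ii). If $b^*$ were Hagendorf, $b<\varphi$ would belong to the class considered. So $b^*$ is an ordinal. ∎

The order $\varphi$ has no last element (otherwise $\varphi=1=\omega^0$). Let $\kappa=\mathrm{cf}(\varphi)$, an infinite regular cardinal. Let $I$ be the set of types that embed into proper initial segments of $\varphi$, which is downward closed, and let $P$ be the set of indecomposable members of $I$. In Proposition 4, $P$ was generated by $b_1,\dots,b_k$. Note $1\in P$.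

* (F1) *$\varphi\notin I$ by (i). If $x\le\varphi$ and $x\notin I$, then $x\equiv\varphi$*, since otherwise $x<\varphi$ and $x\in I$ by (ii).
* (F2) *If $x_i\in I$, then $\sum_{i<\mu}x_i\in I$ for $\mu<\kappa$, and $\sum_{i<\kappa}x_i\le\varphi$.* For each point $u$, $\varphi\le\{v:v>u\}$, and this maps a proper initial segment to a bounded set; so each $x_i$ embeds into a bounded interval above $u$. Place the $x_i$ recursively, each bounded above by a point $w_i$, using that fewer than $\kappa$ points are bounded above. The same argument works in any strictly right order with more than one point, for types embedding into its proper initial segments and with its own cofinality. In particular $I$ is closed under finite sums.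
* (F3) *$\varphi=\sum_{i<\kappa}\varphi_i$ with $\emptyset\ne\varphi_i\in I$*, by (CF).
* (F4) *If $\varphi\equiv\sum_{i<\kappa}x_i$ with all $x_i\neq\emptyset$ and $y\in I$, then $y\le\sum_{i<j}x_i$ for some $j<\kappa$.* Let $y\le A$, $\varphi=A+B$, $w\in B$. Embed $\varphi$ into the sum; if the image of $w$ lies in $x_i$, then $A$ is mapped into $\sum_{i'<i+1}x_{i'}$. Likewise, *if $\varphi\equiv b\cdot\delta$ with $b\ne\emptyset$ and $\delta$ a limit ordinal, then $y\in I$ gives $y\le b\cdot\xi$ for some $\xi<\delta$.*
* (F5) *Nonempty members of $I$ are finite sums of members of $P$* (Lemma 5). *A right-indecomposable member of $I$ is in $P$.*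
* (F6) *$P$ has a cofinal subset of size $\le\kappa$.* Take $\kappa$ nonempty proper initial segments cofinal in $\varphi$ and the summands in decompositions of them into indecomposables. Each $p\in P$ embeds into one of these segments, hence into one of the summands.

In Proposition 4 the crucial Step 3 reduced $k$ blocks to one. The corresponding statement now is that $P$ is directed, and more. For $\kappa=\omega$ we cannot use that idempotents are absent; Lemma 9 takes the place of that.

**Claim 11.** Every subset of $P$ of size $<\kappa$ has an upper bound in $P$.

*Proof.* **The case $\kappa>\omega$.** For $p_i\in P$ $(i<\mu)$, $1\le\mu<\kappa$, the order $\left(\sum_{i<\mu}p_i\right)\cdot\omega$ is in $I$ by (F2), used twice, and right-indecomposable. So it is in $P$, and it bounds all $p_i$. The empty subset is bounded by $1$.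

**The case $\kappa=\omega$: decomposition into ideals.** We must show that $P$ is directed. Suppose not. We first split $P$ into finitely many directed pieces. There is no strictly descending sequence $T_0\supsetneq T_1\supsetneq\cdots$ of downward closed subsets of $P$: for $x_n\in T_n\setminus T_{n+1}$ and $n<m$ we have $x_m\in T_{n+1}$, so $x_n\not\le x_m$, contradicting wqo. Call a nonempty directed downward closed subset of $P$ an ideal. Then *$P$ is a finite union of ideals.* Otherwise let $T$ be a minimal downward closed set which is not such a union. $T$ is nonempty and not directed, so some $x,y\in T$ have no common upper bound in $T$. Then $T=\{t\in T:t\not\ge x\}\cup\{t\in T:t\not\ge y\}$ is a union of two smaller downward closed sets, both finite unions of ideals, a contradiction.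

Write $P=J_1\cup\dots\cup J_k$ irredundantly. As $P$ is not directed, $k\ge2$. Choose $s_m\in J_m\setminus\bigcup_{j\ne m}J_j$. Let $\{c_n\}$ be countable and cofinal in $P$ (F6). If $c_n\ge s_m$, then $c_n$ lies in no $J_j$ with $j\ne m$, so $c_n\in J_m$. The set $\{c_n:c_n\ge s_m\}$ is cofinal in $J_m$: for $x\in J_m$ take $y\in J_m$ above $x$ and $s_m$, and then $c_n\ge y$. So each $J_m$ has a countable cofinal subset.

**Each ideal has an idempotent greatest element.** This brings us back to finitely many blocks. Given any countable cofinal subset of $J_l$, let $(t_n)_{n<\omega}$ list it, each element infinitely often, and put $\psi=\sum_nt_n\le\varphi$ (F2). If $\psi\notin I$, then $\psi\equiv\varphi$ by (F1). For $m\ne l$ we get from (F4) that $s_m\le t_0+\dots+t_n$ for some $n$, so $s_m\le t_i\in J_l$ for some $i$, a contradiction. So $\psi\in I$. It is right-indecomposable, as each $t_n$ recurs in every tail. So $\psi\in P$, say $\psi\in J_m$. As $\psi$ is above all $t_n$, $J_l\subseteq J_m$, so $m=l$ by irredundancy. Thus $\psi$ is a greatest element $b_l$ of $J_l$. Applying this to the cofinal subset $\{b_l\}$ gives $b_l\cdot\omega\in J_l$,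 so $b_l\cdot\omega\le b_l$. So each $b_l$ is idempotent, the $b_l$ are pairwise incomparable by irredundancy, and every element of $P$ is below some $b_l$. Each $\varphi_i$ in (F3) is a finite sum of members of $P$, so $\varphi_i\le(b_1+\dots+b_k)\cdot n_i$ with $n_i<\omega$. With (F2),
$$\varphi\equiv(b_1+\dots+b_k)\cdot\omega.$$

**Contradiction with Lemma 9.** We shrink one block. Let $x<b_1$ and $\chi=(x+b_2+\dots+b_k)\cdot\omega\le\varphi$. If $\chi\equiv\varphi$, then by (F4) $b_1\le(x+b_2+\dots+b_k)\cdot n$ for some $n$, so $b_1\le x$ or $b_1\le b_j$ with $j\ge2$, a contradiction. So $\chi\in I$. It is right-indecomposable, so $\chi\in P$ and $\chi\le b_j$ for some $j$. As $b_2,\dots,b_k\le\chi\le b_j$, incomparability gives $k=2$ and $j=2$. So $x\le b_2$; and $b_2\not\le x$, since $b_2\not\le b_1$. So $x<b_2$. By symmetry (now $k=2$), $\{x:x<b_1\}=\{x:x<b_2\}$, contradicting Lemma 9. ∎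

## 7. Two shapes which $\varphi$ cannot have

If $P$ had a greatest element $b$, then $\varphi$ would be $\equiv b\cdot\kappa$, as $\varphi_i\le b\cdot n_i$. We now rule this out, together with all shapes $b\cdot\delta$. The argument is that of Steps 4 and 5 of Proposition 4, with Lemma 8(e) taking care of idempotent $b$.

**Claim 12.** There are no $b\in P$ and ordinal $\delta$ with $\varphi\equiv b\cdot\delta$.

*Proof.* **Choice of $b$ and $\delta$.** Otherwise choose $b\in P$ minimal such that some $\delta$ exists, then the least $\delta$. For $\xi<\delta$, $b\cdot\xi\le\varphi$ is not $\equiv\varphi$, so $b\cdot\xi\in I$ by (F1). As $I$ is closed under finite sums and $\varphi\notin I$, $\delta$ is additively indecomposable, and $\delta\ne1$ since $b\in I$. So $\delta=\omega^\gamma$ is a limit ordinal. Let $x\in P$, $x<b$. Then $x\cdot\delta\le\varphi$ and $x\cdot\delta\not\equiv\varphi$ by minimality of $b$. So $x\cdot\delta\in I$, and by (F4) $x\cdot\delta\le b\cdot\xi$ for some $\xi<\delta$.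

**$x\cdot\omega\le b$.** This is Step 4 of Proposition 4. Consider the index map $i\mapsto e_i<\xi$ $(i<\delta)$ of this embedding. If $e_{i+n}=e_i$ for some $i$ and all $n$, then $x\cdot\omega\le b$ by (BP1). Otherwise, for each $\lambda<\delta$, limit or $0$, the set $\{e_{\lambda+n}:n<\omega\}$ is infinite of type $\omega$, and all its elements are $<e_{\lambda'}$ for each limit $\lambda'$ with $\lambda<\lambda'<\delta$. Sending $\lambda+n$ to its $n$-th element gives a strictly increasing map $\delta\to\xi$, contradicting $\xi<\delta$.

**The case $b$ not idempotent.** We use descent. Every indecomposable $x<b$ is in $P$, so $x\cdot2\le b$; also $b<\varphi$. By Lemma 10, $b$ or $b^*$ is an ordinal. If $b$ is an ordinal, then $\varphi\le b\cdot\delta$ is an ordinal, a contradiction. Otherwise $b^*$ is an infinite ordinal, and $x=1<b$ gives $\omega\le b$, a contradiction.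

**The case $b$ idempotent.** We contradict Lemma 8(e). Let $\alpha=\alpha_b$. As $\varphi\not\le b$, $\delta\ge\alpha$. Since $\alpha$ is an uncountable cardinal, $\alpha=\omega^\alpha$ (ordinal power). So $\gamma=\alpha+\gamma'$ for some $\gamma'$, and $\delta=\alpha\cdot\theta$ with $\theta=\omega^{\gamma'}$. We show $x\cdot\alpha\le b$ for every $x\in P$ with $x<b$. If $\theta=1$, then $x\cdot\alpha=x\cdot\delta\le b\cdot\xi\le b$, as $\xi<\alpha$. If $\theta$ is a limit, then $\xi\le\alpha\cdot\eta$ for some $\eta<\theta$, so
$$(x\cdot\alpha)\cdot\theta=x\cdot\delta\le(b\cdot\alpha)\cdot\eta.$$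
As $\theta\not\le\eta$, (BP2) gives $(x\cdot\alpha)\cdot2\le b\cdot\alpha$. The first copy lies below a point, so $x\cdot\alpha\le b\cdot\xi'$ for some $\xi'<\alpha$, and $b\cdot\xi'\le b$. As every indecomposable $x<b$ is in $P$, this contradicts Lemma 8(e). ∎

**Consequences.**

* (G1) *$b\in P$ implies $b\cdot\kappa\in P$.* We have $b\cdot\kappa\le\varphi$ by (F2) and $b\cdot\kappa\not\equiv\varphi$ by Claim 12. So it is in $I$, and it is right-indecomposable.
* (G2) *Every $x\in I$ is $\le$ some $p\in P$. $P$ has no greatest element.* The summands of $x$ are all $\le$ some $p'\in P$ by Claim 11, so $x\le p'\cdot\kappa\in P$. If $b$ were greatest, then $\varphi=\sum_{i<\kappa}\varphi_i\le b\cdot\kappa\in I$.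
* (G3) *There is a nondecreasing cofinal sequence $(p_i)_{i<\kappa}$ in $P$.* Let $\{q_i:i<\kappa\}$ be cofinal (F6), and let $p_i\in P$ bound $q_i$ and all $p_j$, $j<i$ (Claim 11).

Call $U\subseteq I$ *bounded* if all its members are $\le p$ for a single $p\in P$.

* (G4) *If $U\subseteq I$ is unbounded, there are $x_i\in U$ with $x_i\not\le p_i$ $(i<\kappa)$, and for any such choice $\sum_{i<\kappa}x_i\equiv\varphi$.* The sum is $\le\varphi$ by (F2). If it were in $I$, it would be $\le p_j$ for some $j$ by (G2), (G3), so $x_j\le p_j$. Now use (F1). Note $x_i\ne\emptyset$.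
* (G5) *An increasing union of bounded sets $U_i$, $i<\mu$, with $\mu\ne\kappa$ infinite regular, is bounded.* Say $U_i$ is bounded by $p_{g(i)}$. If $\mu<\kappa$, then $\sup g<\kappa$. If $\mu>\kappa$, some value of $g$ is taken cofinally often.

(G4) tells us how to use unboundedness: any unbounded family reassembles $\varphi$. So to show that a family is bounded, we must exclude that $\varphi$ is a $\kappa$-sum of its members. We do this for the family $\{b\cdot\zeta^*\}$.

**Claim 13.** There are no $b\in P$ and ordinals $\zeta_i\ge1$ with $\varphi\equiv\sum_{i<\kappa}b\cdot\zeta_i^*$.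

*Proof.* **Tails suffice.** Otherwise choose $b$ minimal, with such $\zeta_i$. For $j<\kappa$ the initial part $\sum_{i<j}b\cdot\zeta_i^*$ is followed by a nonempty part, so it is in $I$. For each $i_1<\kappa$,
$$\varphi\le\sum_{i_1\le i<\kappa}b\cdot\zeta_i^*.\tag{1}$$
Indeed, an embedding of $\varphi$ into the whole sum does not map $\varphi$ into $\sum_{i<i_1}b\cdot\zeta_i^*\in I$. So it maps a nonempty final segment of $\varphi$, which contains a copy of $\varphi$, into the tail.

**Absorption.** We look for the analogue of $x\cdot\omega\le b$. Let $x\in P$, $x<b$. Then $\sum_{i<\kappa}x\cdot\zeta_i^*\le\varphi$, and it is $\not\equiv\varphi$ by minimality of $b$. So it is in $I$, and by (F4) it embeds into $\sum_{i<j}b\cdot\zeta_i^*$ for some $j<\kappa$. By (BP3), as $\kappa\not\le j$, from some index on all summands $x\cdot\zeta_i^*$ are mapped into one $b\cdot\zeta_{i'}^*$. By (BP3) again, as $\kappa$ does not embed into the reversed ordinal $\zeta_{i'}^*$, there is $i_1<\kappa$ with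
$$\sum_{i_1\le i<\kappa}x\cdot\zeta_i^*\le b.\tag{2}$$

**The case $b$ not idempotent.** (2) gives $x\cdot2\le b$ for every indecomposable $x<b$. So by Lemma 10 $b$ or $b^*$ is an ordinal; if it is finite, $b=1$. If $b=1$, then $\kappa=1\cdot\kappa\in I$ by (G1), so $\kappa\le\sum_{i<j}\zeta_i^*$ with $j<\kappa$ by (F4); by (BP3) a tail of $\kappa$ embeds into one $\zeta_i^*$, which is impossible. If $b$ is an infinite ordinal, (2) with $x=1$ shows that $\zeta_i$ is finite for $i\ge i_1$, so by (1) $\varphi\le\sum_{i_1\le i<\kappa}b\cdot\zeta_i=b\cdot\kappa\in I$, a contradiction. (A $\kappa$-sum of nonzero finite ordinals is $\kappa$.) If $b^*$ is an infinite ordinal, (2) with $x=1$ gives $\kappa\le b$, a contradiction.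

**The case $b$ idempotent.** We contradict Lemma 8(e), this time using both of its conclusions. Let $x<b$ be indecomposable, and let $i_1$ be as in (2). If $\kappa<\alpha_b$ and $\zeta_i<\beta_b$ for all $i\ge i_1$, then by (1) $\varphi\le b\cdot\kappa\le b\in I$, a contradiction. So either $\kappa\ge\alpha_b$, whence $x\cdot\alpha_b\le x\cdot\kappa\le b$ by (2); or $\zeta_i\ge\beta_b$ for some $i\ge i_1$, whence $x\cdot\beta_b^*\le b$ by (2). This holds for every indecomposable $x<b$, contradicting Lemma 8(e). ∎

* (G6) *Let $b\in P$ and let $\alpha$ be an ordinal. If $b\cdot\xi\in I$ for all $\xi<\alpha$, then $\{b\cdot\xi:\xi<\alpha\}$ is bounded. If $b\cdot\zeta^*\in I$ for all $\zeta<\alpha$, then $\{b\cdot\zeta^*:\zeta<\alpha\}$ is bounded.*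

*Proof of (G6).* Take the least $\alpha$ failing, for the given $b$. By (G2) and directedness $\alpha$ is a limit, and by (G5) $\mathrm{cf}(\alpha)=\kappa$. First case: $b\cdot\alpha$ is a $\kappa$-sum of members $b\cdot\rho_i$ $(\rho_i<\alpha)$ of $I$, so $b\cdot\alpha\le\varphi$. It is not in $I$, since otherwise the set would be bounded by (G2). So it is $\equiv\varphi$, contradicting Claim 12. Second case: by (G4) $\varphi\equiv\sum_{i<\kappa}b\cdot\zeta_i^*$ with $1\le\zeta_i<\alpha$, contradicting Claim 13. ∎

## 8. The cardinals $\alpha_0,\beta_0$ and a cover of $\varphi$ by $p\cdot D$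

We now measure how long the multiples of large $p\in P$ can be while staying in $I$. For $p\in P$ let $\delta_p$ (respectively $\varepsilon_p$) be the least ordinal with $p\cdot\delta_p\notin I$ (respectively $p\cdot\varepsilon_p^*\notin I$). They exist by cardinality and do not increase when $p$ increases. Let $\alpha_0=\min_p\delta_p$ and $\beta_0=\min_p\varepsilon_p$. By directedness there is $b_0\in P$ with $\delta_p=\alpha_0$ and $\varepsilon_p=\beta_0$ for all $p\in P$ with $p\ge b_0$. For *all* $p\in P$ we have $p\cdot\xi\in I$ for $\xi<\alpha_0$ and $p\cdot\zeta^*\in I$ for $\zeta<\beta_0$. By (G1), $\alpha_0>\kappa$. Both are limit ordinals, since $I$ is closed under finite sums.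

*They are regular cardinals.* By (G6), $\{b_0\cdot\xi:\xi<\alpha_0\}$ is bounded by some $p\in P$, and we may take $p\ge b_0$. With $\mu=\mathrm{cf}(\alpha_0)$ we have $b_0\cdot\alpha_0=\sum_{i<\mu}b_0\cdot\rho_i\le p\cdot\mu$ with $\rho_i<\alpha_0$. So $p\cdot\mu\notin I$ and $\mu\ge\delta_p=\alpha_0$. Similarly, for suitable $p$ and $\mu=\mathrm{cf}(\beta_0)$, $b_0\cdot\beta_0^*=\sum_{i\in\mu^*}b_0\cdot\rho_i^*\le p\cdot\mu^*$, so $\mu\ge\beta_0$.

Put $\Delta=\max(\alpha_0,\beta_0)$, a regular uncountable cardinal, and $H=H(\alpha_0,\beta_0)$. Every family of fewer than $\Delta$ members of $H$ has an upper bound in $H$: its sum along an ordinal $<\alpha_0$ if $\Delta=\alpha_0$, or along $\zeta^*$ with $\zeta<\beta_0$ if $\Delta=\beta_0$.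

* (G7) *If $p\in P$ and $p\ge b_0$, then $p\cdot\alpha_0\not\le\varphi$ and $p\cdot\beta_0^*\not\le\varphi$.* If $p\cdot\alpha_0\le\varphi$, then, not being in $I$, it is $\equiv\varphi$, contradicting Claim 12. If $p\cdot\beta_0^*\le\varphi$, then, since $p\cdot\beta_0^*\cong p\cdot\beta_0^*+p$ (because $1+\beta_0=\beta_0$), $p\cdot\beta_0^*$ embeds into a proper initial segment of $\varphi$, contradicting $\varepsilon_p=\beta_0$.

The next claim imitates Lemma 8(c) for $\varphi$, which is not idempotent itself.

**Claim 14.** There are $p\in P$, $p\ge b_0$, and a σ-scattered $D$ with $\alpha_0\not\le D$, $\beta_0^*\not\le D$ and $\varphi\le p\cdot D$.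

*Proof.* **A test order $b$.** We need an order that cannot be split into few pieces. Let $b=b_0$ if $b_0$ is idempotent, and $b=b_0\cdot\kappa$ otherwise. In the second case $b\in P$ by (G1), and $b$ is right-indecomposable of cofinality $\kappa$. In both cases $b$ is infinite, $b\ge b_0$, and
$$\text{if } b\le\sum_{i<\mu}y_i\text{ with }\mu<\kappa,\text{ then } b\le y_i\text{ for some }i.\tag{3}$$
In the first case this is Lemma 8(a). In the second, by (BP3) a final segment $b_0\cdot(\kappa\setminus i_0)\cong b$ is mapped into one $y_i$.

**A bound for the orders omitting $b$.** Let $K=\{x\in I:b\not\le x\}$. $K$ is bounded: otherwise by (G4) $\varphi\equiv\sum_{i<\kappa}x_i$ with $x_i\in K$, so by (F4) $b\le\sum_{i<j}x_i$ with $j<\kappa$, so $b\le x_i$ for some $i$ by (3), a contradiction. Let $p_*\in P$ bound $K$, with $p_*\ge b$.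

**The classes are small.** Let $\sim$ be the relation of (IT) for $b$ on $L=\varphi$. Let $c$ be a class, $u_0\in c$, $A=\{v\in c:v\le u_0\}$ and $B=\{v\in c:v>u_0\}$. We bound $A$ and $B$.

First, $b\not\le A$. If $b$ is idempotent and $b\le A$, embed $b\cdot3$ into $A$; the middle copy lies in some $[u,u_0]$ with $u\in A$. If $b=b_0\cdot\kappa$, $f:b\to A$ is an embedding and $w\in b$, then the final segment of $b$ from $w$ on contains a copy of $b$ and is mapped into $[f(w),u_0]$. Both are impossible, since $u,f(w)\sim u_0$. As $A$ is bounded above in $\varphi$, $A\in I$. So $A\in K$ and $A\le p_*$.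

If $b\not\le B$, then $B\in I$, since otherwise $B\equiv\varphi\ge b$ by (F1). So $B\in K$ and $B\le p_*$.

If $b\le B$, then $b$ is not idempotent: otherwise embed $b\cdot3$, and the middle copy would lie in some $[u,v]$ with $u,v\in c$. So $b=b_0\cdot\kappa$, and the image of $b$ is cofinal in $B$, since otherwise $b\le[u_0,v]$ for some $v\in B$. So $B$ has no last element, $\mathrm{cf}(B)=\kappa$, and by (CF) $B=\sum_{i<\kappa}B_i$ with $B_i\subseteq(u_0,v_i]$, $v_i\in B$. Then $B_i$ is in $I$, being bounded, and $b\not\le B_i$ because $u_0\sim v_i$. So $B_i\in K$, and $B\le p_*\cdot\kappa$.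

In all cases $c\le p_*+p_*\cdot\kappa\cong p_*\cdot\kappa$. Put $p=p_*\cdot\kappa$. Then $p\in P$ by (G1), and $p\ge p_*\ge b\ge b_0$.

**The quotient is short.** Let $D=\varphi/{\sim}$. Then $\varphi\le p\cdot D$. If $\alpha_0\le D$ or $\beta_0^*\le D$, then by (IT) $b\cdot\alpha_0\le\varphi$ or $b\cdot\beta_0^*\le\varphi$, contradicting (G7). ∎

So far $p\cdot D$ is only an upper bound. The next claim puts all *scattered* short multiples of $p$ below a single member of $P$.

**Claim 15.** For $p\in P$, $p\ge b_0$, the set $\{p\cdot E:E\in H\}$ is contained in $I$ and bounded.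

*Proof.* **Climbing through $H$.** Let $H_0=\{\emptyset,1\}$, and for $\rho>0$ let $H_\rho$ be the class of sums over ordinals $\xi<\alpha_0$ or over $\zeta^*$ $(\zeta<\beta_0)$ of members of $\bigcup_{\sigma<\rho}H_\sigma$. The $H_\rho$ increase, and $H=\bigcup_\rho H_\rho$. Up to isomorphism $H$ is a set by Lemma 6(b), so $H=H_\rho$ for some $\rho$. Suppose that $p$ fails the claim, and let $\rho$ be least such that $\{p\cdot E:E\in H_\rho\}$ is not a bounded subset of $I$. Clearly $\rho>0$. Let $U=\{p\cdot E:E\in\bigcup_{\sigma<\rho}H_\sigma\}\subseteq I$. If $U$ were bounded by $p'\in P$, then for each $E\in H_\rho$ we would have $p\cdot E\le p'\cdot\xi$ with $\xi<\alpha_0$ or $p\cdot E\le p'\cdot\zeta^*$ with $\zeta<\beta_0$. These types are in $I$, and by (G6) and directedness they have a common bound in $P$, a contradiction. So $U$ is unbounded, and by (G4)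
$$\varphi\equiv\sum_{i<\kappa}p\cdot E_i=p\cdot E\quad\text{with }E=\sum_{i<\kappa}E_i\in H,$$
as $\kappa<\alpha_0$.

**The failure spreads upwards.** If $p'\in P$ and $p'\ge p$, then $p'\cdot E\ge p\cdot E\equiv\varphi$, so $p'\cdot E\notin I$. So $p'$ fails the claim too, and by the preceding argument for $p'$ we get $\varphi\equiv p'\cdot E'$ for some $E'\in H$.

**All $p'\ge p$ in $P$ are idempotent.** Suppose that $p'\ge p$ in $P$ is not. If $\alpha_0\ge\beta_0$, then by Lemma 6(c) there is $\theta<\alpha_0$ with $\theta\not\le E'$. Take a limit ordinal $\xi$ with $\theta\le\xi<\alpha_0$. Then $p'\cdot\xi\in I$, so $p'\cdot\xi\le p'\cdot E'$, and (BP2) gives $\xi\le E'$ or $p'\cdot2\le p'$. Both are false. If $\beta_0>\alpha_0$, then there is $\theta<\beta_0$ with $\theta^*\not\le E'$. Take a limit $\zeta$ with $\theta\le\zeta<\beta_0$. Then $p'\cdot\zeta^*\in I$, so $p'\cdot\zeta^*\le p'\cdot E'$, and the reversed (BP2) gives $\zeta^*\le E'$ or $p'\cdot2\le p'$. Both are false.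

**Contradiction.** By (G2) and directedness there is $p'\in P$ with $p'\ge p$ and $p'\not\le p$. It is idempotent. As $p'\le\varphi\le p\cdot E$ with $E$ scattered (Lemma 6(a)), Lemma 8(a) gives $p'\le p$, a contradiction. ∎

Note where we stand. If $D$ in Claim 14 is scattered, for instance if $\varphi$ is, then $D\in H$ by Lemma 6(a), and $\varphi\le p\cdot D\in I$ is a contradiction. For a $D$ that is only σ-scattered, $p\cdot D$ is not covered by Claim 15, and we need an order that absorbs $D$.

## 9. A minimal bound of the multiples $p\cdot E$ absorbs $D$

Let $p,D$ be as in Claim 14. By Claim 15 the set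
$$V=\{z\in P:p\cdot E\le z\text{ for all }E\in H\}$$
is nonempty. Let $z$ be $\le$-minimal in $V$. Then $b_0\le p\le z$ and $p\cdot2\le z$. We show that $z$ is idempotent and that its cardinals are exactly $\alpha_0,\beta_0$.

**Step 1: for each $x<z$ there is $E\in H$ with $p\cdot E\not\le x$.** This extends the minimality of $z$ from $P$ to arbitrary $x$. Suppose not. Then $x\ne\emptyset$, and $x=y_1+\dots+y_n$ with $y_j\in P$. Here $y_j<z$, since $y_j\le x<z$. By minimality of $z$, $y_j\notin V$. Choose $E_j\in H$ with $p\cdot E_j\not\le y_j$, and $E\in H$ above all $E_j$. Then $p\cdot E\not\le y_j$ for all $j$. But $E\cdot n\in H$, so $(p\cdot E)\cdot n=p\cdot(E\cdot n)\le y_1+\dots+y_n$. The $n-1$ cuts between the $y_j$ split at most $n-1$ of the $n$ blocks $p\cdot E$, so $p\cdot E\le y_j$ for some $j$, a contradiction.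

**Step 2: $z$ is neither strictly right nor strictly left.** By Lemma 1 this will leave only idempotence. Suppose $z$ is strictly right. As $|z|>1$, $z$ has no last element and $\mu=\mathrm{cf}(z)$ is infinite.

If $\mu\ge\alpha_0$: as $p\cdot2\le z$, $p$ embeds into a proper initial segment of $z$. By (F2) applied to $z$, $p\cdot\alpha_0\le p\cdot\mu\le z\le\varphi$, contradicting (G7).

If $\mu<\alpha_0$: let $(z_i)_{i<\mu}$ be proper initial segments of $z$, increasing with union $z$. Then $z_i<z$, since $z$ is strictly right. By Step 1 there are $E_i\in H$ with $p\cdot E_i\not\le z_i$, and there is $E\in H$ above all $E_i$, as $\mu<\Delta$. Since $(p\cdot E)\cdot2=p\cdot(E\cdot2)\le z$, $p\cdot E$ embeds into a proper initial segment of the form $\{v<w\}$, hence into some $z_i$. Then $p\cdot E_i\le p\cdot E\le z_i$, a contradiction.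

The strictly left case is dual. Suppose $z$ is strictly left, and let $\mu=\mathrm{cf}(z^*)$ be the coinitiality of $z$. If $\mu\ge\beta_0$, then, as $p$ embeds into a proper final segment of $z$, the dual of (F2) gives $p\cdot\beta_0^*\le p\cdot\mu^*\le z\le\varphi$, contradicting (G7). If $\mu<\beta_0$, take $\mu$ proper final segments $z_i$, increasing with union $z$. Then $z_i<z$; choose $E_i\in H$ with $p\cdot E_i\not\le z_i$ and $E\in H$ above all $E_i$, which exists since $\mu<\Delta$. As $(p\cdot E)\cdot2\le z$, $p\cdot E$ embeds into some $\{v>w\}$, hence into some $z_i$, a contradiction.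

**Step 3: the cardinals of $z$ are $\alpha_0$ and $\beta_0$.** By Step 2 and Lemma 1, $z$ is idempotent, so Lemma 8 applies. By (G7), $z\cdot\alpha_0\not\le z$ and $z\cdot\beta_0^*\not\le z$, so $\alpha_z\le\alpha_0$ and $\beta_z\le\beta_0$. Let $z=\sum_{d\in D_z}x_d$ be as in Lemma 8(c); $|D_z|<\max(\alpha_z,\beta_z)\le\Delta$. By Step 1 choose $E_d\in H$ with $p\cdot E_d\not\le x_d$, and $E\in H$ above all $E_d$. If $\alpha_z<\alpha_0$, then $E\cdot\alpha_z\in H$, so $(p\cdot E)\cdot\alpha_z\le z=\sum_{D_z}x_d$. Since $\alpha_z\not\le D_z$, (BP3) gives $p\cdot E\le x_d$ for some $d$, a contradiction. If $\beta_z<\beta_0$, then $E\cdot\beta_z^*\in H$, so $(p\cdot E)\cdot\beta_z^*\le\sum_{D_z}x_d$, and as $\beta_z^*\not\le D_z$, the reversed (BP3) gives the same contradiction. So $\alpha_z=\alpha_0$ and $\beta_z=\beta_0$.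

**Step 4: $z$ absorbs $D$.** By Step 3, $z\cdot\xi\le z$ for $\xi<\alpha_0$ and $z\cdot\zeta^*\le z$ for $\zeta<\beta_0$. As $\alpha_0\not\le D$ and $\beta_0^*\not\le D$, Lemma 7 gives $z\cdot D\le z$. Hence
$$\varphi\le p\cdot D\le z\cdot D\le z\in I,$$
contradicting (F1).

So no σ-scattered Hagendorf order exists, and a σ-scattered order satisfying (i) and (ii) is $\omega^\alpha$ for some $\alpha$. This proves Theorem A. ∎

## 10. Dropping indecomposability: Theorem B

Call $\varphi\neq\emptyset$ *IR* if it embeds into no proper initial segment of itself and every $\psi<\varphi$ embeds into one. Nonempty ordinals are IR, since a $\psi<\varphi$ is then a smaller ordinal. The order $\omega^*+\omega$ is not IR: $\omega<\omega^*+\omega$, but proper initial segments of $\omega^*+\omega$ are contained in orders $\omega^*+n$, into which $\omega$ does not embed. All orders in this section are σ-scattered, and we have to show that IR orders are ordinals.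

IR is invariant under $\equiv$, since an embedding maps a proper initial segment into a proper initial segment. An order $\equiv$ an ordinal is an ordinal.

**Definition 6.** Let $\ell(\varphi)$ be the least $n$ such that some order $\equiv\varphi$ is a sum of $n$ indecomposables (Lemma 5). A sum of $n$ indecomposables is *reduced* if its $\ell$ is $n$. An indecomposable is *leftish* if it is idempotent, or strictly left with more than one point.

For example, $\omega^*+\omega$ is reduced, because it is not indecomposable, while $1+\omega\cong\omega$ is not reduced. The orders $\mathbb Q$ and $\omega^*$ are leftish. A leftish order has more than one point, and it embeds into a proper initial segment of itself. Consecutive blocks of a reduced sum are reduced, and a reduced sum does not embed into the sum of a proper subfamily of its summands (in order), since it would be $\equiv$ that shorter sum.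

The obvious induction writes a reduced $\varphi$ as $A+\tau$ with last summand $\tau$ and tries to show that $A$ is IR. This works if $A$ embeds into no proper initial segment of itself, and the trouble is the opposite case. We need three rules for reduced sums.

* (R1) *If $Y+\xi$ is reduced, $\xi$ its last summand, $Y\ne\emptyset$, and $Y+\xi\le B+\xi$, then $Y\le B$.* Let $f$ be the embedding. If $f(Y)\not\subseteq B$, write $Y=Y_1+Y_2$ with $Y_2\ne\emptyset$, $f(Y_1)\subseteq B$, $f(Y_2)\subseteq\xi$. Then $Y_2+\xi\le\xi$. Let $\rho$ be the last summand of $Y$. If $\rho\le Y_2$ (in particular if $\rho\subseteq Y_2$), then $\rho+\xi\le\xi$, contradicting reducedness. So $\rho=\rho_1+Y_2$ with $\rho\not\le Y_2$, whence $\rho\le\rho_1$ and $Y\le Y_1\le B$.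
* (R2) *If $Y+\xi$ is reduced ($Y$ possibly empty), $\xi$ its last summand, and $Y+\xi+1\le Y+\xi$, then $\xi$ is leftish.* If $\xi=1$, we get $Y+1\le Y$, a contradiction. Let $\xi$ be strictly right with more than one point. If the image of $\xi$ misses the target $\xi$, then $Y+\xi\le Y$, a contradiction. Otherwise a nonempty final segment of $\xi$, hence $\xi$, embeds into the target $\xi$ below the image of the last point, that is, into a proper initial segment of $\xi$, a contradiction. By Lemma 1, $\xi$ is leftish.
* (R3) *If $\xi$ is leftish and $Z+\xi\le X+Y$, then $Z+\xi\le X$ or $\xi\le Y$.* Split $\xi=\xi_0+\xi_1$ according to the images in $X$ and $Y$. If $\xi_0=\emptyset$, then $\xi\le Y$. Let $\xi_0\neq\emptyset$; then $Z$ is mapped into $X$, so $Z+\xi_0\le X$. If $\xi\le\xi_0$, then $Z+\xi\le Z+\xi_0\le X$; this holds in particular if $\xi$ is strictly left. If $\xi$ is idempotent and $\xi\not\le\xi_0$, then $\xi\le\xi_1\le Y$ by indecomposability.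

The bad case of the induction will produce the following configuration, which we exclude first.

**Lemma 16.** There is no reduced sum $\xi_1+\dots+\xi_k+s$, $k\ge1$, $s$ leftish, such that with $W=\xi_1+\dots+\xi_k$:

(P1) $W+y\le W$ for all $y<s$;

(P2) $B+s\le W$ for all $B<W$.

*Proof.* By induction on $k$. Let $\pi=\xi_k$ and $U=\xi_1+\dots+\xi_{k-1}$. As $1<s$, (P1) gives $W+1\le W$, so $\pi$ is leftish by (R2). By reducedness $W+s\not\le W$. Hence:

(a) If $\pi$ is idempotent, then $s\not\le\pi$; otherwise $W+s\le U+\pi\cdot2\le W$.

(b) If $\pi$ is strictly left, then $s$ embeds into no proper final segment $F$ of $\pi=G+F$; otherwise, as $\pi\le G$, $W+s\le U+\pi+F\le U+G+F=W$.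

**The case $k=1$.** Here $W=\pi$. (P2) with $B=\emptyset$ gives $s\le\pi$, so $\pi$ is strictly left by (a). (P2) with $B=1<\pi$ gives $1+s\le\pi$, so $s$ embeds into a proper final segment of $\pi$, contradicting (b).

**The case $k\ge2$.** We show that the shorter pair $(U,\pi)$ has the same properties. First we prove:

(c) *If $Z+s\le U+\pi$, then $Z\le U$.* If $s\not\le\pi$, then (R3) gives $Z+s\le U$. If $s\le\pi$, then $\pi$ is strictly left by (a). If the image of $s$ meets $U$, then $Z$ is mapped into $U$. Otherwise $s$ is mapped into $\pi$, and by (b) no point of $Z$ is mapped into $\pi$. So $Z\le U$.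

(P1) for $(U,\pi)$: let $y<\pi$. By (R3), $U+\pi\le U+y$ would give $U+\pi\le U$, contradicting reducedness, or $\pi\le y$. So $U+y<W$, hence $U+y+s\le W=U+\pi$ by (P2) for $(W,s)$, and $U+y\le U$ by (c).

(P2) for $(U,\pi)$: let $B<U$. Then $U+\pi\le B+\pi$ would give $U\le B$ by (R1). So $B+\pi<W$, hence $B+\pi+s\le U+\pi$ by (P2) for $(W,s)$, and $B+\pi\le U$ by (c).

As $U+\pi$ is reduced and $\pi$ is leftish, this contradicts the induction hypothesis. ∎

*Proof of Theorem B.* Nonempty ordinals are IR. Let $\varphi$ be σ-scattered and IR. We show by induction on $n=\ell(\varphi)$ that $\varphi$ is an ordinal. By $\equiv$-invariance we may assume that $\varphi=\varphi_1+\dots+\varphi_n$ is reduced.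

**The case $n=1$.** Here Theorem A enters. $\varphi$ is indecomposable and embeds into no proper initial segment of itself, so it is not leftish. By Lemma 1, $\varphi=1$ or $\varphi$ is strictly right. In the latter case (i) and (ii) hold, and Theorem A applies.

For $n\ge2$ let $A=\varphi_1+\dots+\varphi_{n-1}$, $\tau=\varphi_n$, $\sigma=\varphi_{n-1}$ and $W=\varphi_1+\dots+\varphi_{n-2}$, so that $\varphi=A+\tau=W+\sigma+\tau$.

**Step 1: $\tau$ is $1$ or strictly right.** This controls embeddings of $\tau$. Otherwise $\tau$ is leftish, so it embeds into a proper initial segment $G$ of itself, and $\varphi\le A+G$, a contradiction.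

**Step 2: if $x<A$, then $x+\tau\le A$.** This transfers the second half of IR to $A$. By (R1), $\varphi=A+\tau\le x+\tau$ would give $A\le x$; so $x+\tau<\varphi$, and $x+\tau$ embeds into $A+g$ for some proper initial segment $g$ of $\tau$. If $\tau=1$, then $g=\emptyset$. If $\tau$ is strictly right and its image meets $g$, then a nonempty final segment of $\tau$, hence $\tau$, embeds into $g$, a contradiction. So $x+\tau\le A$. In particular ($x=\emptyset$) $\tau\le A$, and every $x<A$ embeds into a proper initial segment of $A$.

**Step 3: the good case.** If $A$ embeds into no proper initial segment of itself, then by Step 2 $A$ is IR, and $\ell(A)=n-1$, so $A$ is an ordinal. As $\tau\le A$, $\varphi=A+\tau$ is an ordinal, as desired.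

**Step 4: the bad case, and $\tau\not\le\sigma$.** Suppose from now on that $A$ embeds into a proper initial segment of itself, that is, $A+1\le A$. We derive a contradiction. We have $\tau\ne1$, since otherwise $\varphi\le A$. So $\tau$ is strictly right with more than one point. By (R2), $\sigma$ is leftish. Suppose $\tau\le\sigma$. If $\sigma$ is idempotent, then $\varphi=W+\sigma+\tau\le W+\sigma\cdot2\le A$. If $\sigma$ is strictly left, the part of $\tau$ strictly above one of its points is nonempty and is mapped into a proper final segment $F$ of $\sigma=G+F$. So $\tau\le F$, and as $\sigma\le G$, $\varphi\le W+\sigma+F\le W+G+F=A$. Both contradict reducedness. So $\tau\not\le\sigma$.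

**Step 5: everything below $A$ is already below $W$.** Let $x<A$. By Step 2, $x+\tau\le A=W+\sigma$. If the image of $\tau$ met $\sigma$, then a nonempty final segment of $\tau$, hence $\tau$, would embed into $\sigma$. So $x+\tau\le W$. Hence $W\ne\emptyset$ (take $x=\emptyset$), and $x\le W$ for all $x<A$.

**Step 6: the excluded configuration.** The sum $A=W+\sigma$ is reduced, $\sigma$ is leftish and $W\ne\emptyset$. We check (P1) and (P2) with $s=\sigma$. For $y<\sigma$, $W+\sigma\le W+y$ would by (R3) give $W+\sigma\le W$, contradicting reducedness, or $\sigma\le y$. So $W+y<A$, and $W+y\le W$ by Step 5. For $B<W$, $W+\sigma\le B+\sigma$ would give $W\le B$ by (R1). So $B+\sigma<A$, and $B+\sigma\le W$ by Step 5. This contradicts Lemma 16. ∎
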